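# Independent transversals in graphs without a $K_{3,3}$ minor

## 1. Transversals, minors, independence complexes, and the number $\eta$

Graphs are finite and simple. We write $x\sim y$ for adjacency, $N(v)$ for the set of neighbors of $v$, $N[v]=N(v)\cup\{v\}$, $d(v)=|N(v)|$, $\Delta(T)$ for the maximum degree, $|T|$ for the number of vertices of $T$, and $T-X$, $T[X]$ for the graph without $X$ and the graph induced on $X$.

**Definition 1 (independent transversal).** Let $V_1,\dots,V_m$ be a partition of $V(G)$. An *independent transversal* (IT) is an independent set of $G$ containing exactly one vertex of each $V_i$.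

*Example.* Let $G$ be the 4-cycle $x_1y_1x_2y_2$. For the classes $\{x_1,y_1\},\{x_2,y_2\}$ the set $\{x_1,x_2\}$ is an IT. For the classes $\{x_1,x_2\},\{y_1,y_2\}$ there is none, since every $x_i$ is adjacent to every $y_j$.

**Definition 2 (minor).** A *minor* of $G$ is a graph obtained from $G$ by deleting vertices, deleting edges and contracting edges. Here *$K_{3,3}$-free* means: no minor isomorphic to $K_{3,3}$.

*Example.* Minors of planar graphs are planar and $K_{3,3}$ is not, so planar graphs are $K_{3,3}$-free. So is $K_5$, which has only five vertices. A graph containing $K_{3,3}$ as a subgraph is not.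

**Definition 3 (independence complex).** $I(T)$ is the simplicial complex whose simplices are the independent sets of $T$, including $\emptyset$. Homology is reduced, with coefficients in $\mathbb Q$, and we write $\tilde H_j(T)$ for $\tilde H_j(I(T))$.

*Example.* In $I(K_{a,b})$ with $a,b\ge1$ the simplices are the subsets of one side, so $I(K_{a,b})$ is the disjoint union of two nonempty full simplices, and $\tilde H_0(K_{a,b})=\mathbb Q$. Also $I(C_5)$ is again a 5-cycle. If $v$ is an isolated vertex of $T$, then $I(T)$ is a cone with apex $v$.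

We use the augmented chain complex: $C_{-1}=\mathbb Q$ is spanned by $\emptyset$ and $\partial[a]=\emptyset$. So $\tilde H_{-1}$ is $\mathbb Q$ for the complex $\{\emptyset\}=I(\emptyset)$, and $0$ for a complex with a vertex. If $\sigma=[a_0,\dots,a_p]$ and $\tau=[b_0,\dots,b_q]$ have disjoint vertex sets, put $\sigma*\tau=[a_0,\dots,a_p,b_0,\dots,b_q]$ and extend bilinearly to chains, with $\emptyset*\tau=\tau$. Then
$$\partial(\sigma*\tau)=\partial\sigma*\tau+(-1)^{p+1}\sigma*\partial\tau .\tag{1}$$
For instance $\partial(a*\tau)=\tau-a*\partial\tau$, and $\partial([x,y]*\zeta)=(y-x)*\zeta$ if $\partial\zeta=0$.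

**Definition 4 (the number $\eta$).** $\eta(T)=\min\{j\ge0:\tilde H_{j-1}(T)\ne0\}$, and $\eta(T)=\infty$ if there is no such $j$.

*Example.* $\eta(\emptyset)=0$, and $\eta(T)\ge1$ if $T\ne\emptyset$. We have $\eta(K_{a,b})=1$ for $a,b\ge1$ and $\eta(C_5)=2$. A graph with an isolated vertex has $\eta=\infty$, since cones have no reduced homology.

**Definition 5 (removing an edge with its neighborhood).** For an edge $e=xy$ of $T$ let $R_T(e)=N(x)\cup N(y)$ (this contains $x$ and $y$), $L_T(e)=|R_T(e)|=d(x)+d(y)-t(xy)$, where $t(xy)$ is the number of common neighbors, and $T*e=T-R_T(e)$.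

*Example.* Every edge of $K_{2,D}$ has $L=D+2$ and $T*e=\emptyset$. In the cube (degrees 3, no triangles) every edge has $L=6$. In the icosahedron (degrees 5, every edge in exactly two triangles) every edge has $L=5+5-2=8$.

## 2. Class size against maximum degree

How large must the classes $V_i$ be, compared with $\Delta(G)$, to force an IT? The conjecture treated here, from Ron Aharoni, Eli Berger, Attila Joó, "Global and local degree conditions for matchability", arXiv:2609.07161 (2026), is this: *if $G$ has no minor isomorphic to $K_{3,3}$ (in particular if $G$ is planar) and $|V_i|>\Delta(G)+1$ for every $i$, then there is an IT.* We prove that it is true.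

Some cases by hand. If $\Delta=0$, any nonempty classes will do. If $m=2$, classes of size $\Delta+1$ suffice in any graph: with no IT, a vertex of $V_1$ would be adjacent to all of $V_2$, so $|V_2|\le\Delta$. If $\Delta=1$, classes of size $2$ suffice: choose two vertices in each class and consider the pairs so chosen together with the edges of $G$ among the chosen vertices. This is a union of two matchings, so its components are paths and even cycles (possibly a doubled edge), and it has a proper 2-coloring; the vertices of one color form an IT.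

For $\Delta=2$ classes of size $3$ do not suffice. Take three disjoint 4-cycles, viewed as copies of $K_{2,2}$, with sides $P_1,P_2$; $Q_1,Q_2$; and $\{a,a'\},\{b,b'\}$. Use the classes $P_1\cup\{b\}$, $P_2\cup\{b'\}$, $Q_1\cup\{a\}$, $Q_2\cup\{a'\}$. An independent set misses $\{b,b'\}$ or $\{a,a'\}$. If it misses $\{b,b'\}$, an IT would choose adjacent vertices of $P_1$ and $P_2$; if it misses $\{a,a'\}$, adjacent vertices of $Q_1$ and $Q_2$.

Here are the results.

**Theorem 1.** If $G$ is $K_{3,3}$-free and $|V_i|\ge\Delta(G)+2$ for all $i$, then there is an IT. More generally it suffices that $|V_J|>(\Delta(G[V_J])+2)(|J|-1)$ for every $\emptyset\ne J\subseteq[m]$, where $V_J=\bigcup_{j\in J}V_j$.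

**Theorem 2.** If $T$ is $K_{3,3}$-free and $\Delta(T)\le D$, then $|V(T)|\le(D+2)\,\eta(T)$.

**Theorem 3.** For every $\Delta\ge2$ there are a planar graph of maximum degree $\Delta$ and a partition into classes of size exactly $\Delta+1$ without an IT.

The first sentence of Theorem 1 is the conjecture. Together, Theorems 1 and 3 say that for $\Delta\ge2$ the least class size forcing an IT in $K_{3,3}$-free graphs of maximum degree $\Delta$ is exactly $\Delta+2$. Theorem 2 is also tight: for $D\ge2$ the graph $K_{2,D}$ has maximum degree $D$, $\eta=1$ and $D+2$ vertices.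

## 3. Disjoint copies of $K_{2,\Delta}$ without a transversal

This section proves Theorem 3 by iterating the 4-cycle example. Fix $\Delta\ge2$. A *system* with $t$ copies is a disjoint union of $t$ copies of $K_{2,\Delta}$ whose vertex set is partitioned into $t+1$ classes without an IT. Its *defect* is $\sum_U\max(0,\Delta+1-|U|)$ over the classes $U$.

*Example.* For $t=1$ take the two sides as classes. There is no IT, and the defect is $(\Delta-1)+1=\Delta$. Call this the basic system.

**Step 1: joining two systems.** We build larger systems. Given systems $S_1,S_2$ with $t_1,t_2$ copies, take a new copy of $K_{2,\Delta}$ with sides $A$, $|A|=2$, and $B$, $|B|=\Delta$. Distribute $B$ among the classes of $S_1$ and $A$ among the classes of $S_2$. There are now $t_1+t_2+1$ copies and $t_1+t_2+2$ classes. An independent set misses $A$ or $B$. An IT missing $B$ would restrict to an IT of $S_1$, and an IT missing $A$ would restrict to an IT of $S_2$; neither exists. So the result is a system.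

**Step 2: driving the defect to zero.** Start with $S_2$ the basic system and join repeatedly, each time with $S_1$ a fresh basic system. The $\Delta$ vertices of $B$ exactly fill the defect $\Delta$ of $S_1$. The two vertices of $A$ are placed in deficient classes as long as there are any, so they lower the defect of the current $S_2$ by $\min(2,\text{defect})$. After $\lceil\Delta/2\rceil$ joins the defect is $0$. Then all classes have size $\Delta+1$, except that for odd $\Delta$ one class has one extra vertex. Delete one vertex of that class. This creates no IT, and as there are at least three copies, the maximum degree is still $\Delta$. The graph is planar. $\square$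

## 4. A transversal from vanishing homology

To find an IT we look for a simplex of $I(G)$ with one vertex in each class.

**Homological Hall theorem** (Aharoni–Haxell, Meshulam). Let $X$ be a complex on $V_1\sqcup\dots\sqcup V_m$ with $\tilde H_{|J|-2}(X[V_J])=0$ for all $\emptyset\ne J\subseteq[m]$. Then $X$ has a simplex with exactly one vertex in each $V_i$.

*Proof.* Let $\Sigma$ be the full simplex on $[m]$.

**Step 1: a chain map into $X$.** We construct $\varphi$ on the augmented chain complex of $\Sigma$ with $\varphi(\emptyset)=\emptyset$ and $\varphi(J)\in C_{|J|-1}(X[V_J])$. If $\varphi$ is defined on all proper faces of $J$ and commutes with $\partial$ there, then $\varphi(\partial J)$ is a cycle of dimension $|J|-2$ in $X[V_J]$. By hypothesis it is a boundary in $X[V_J]$; choose $\varphi(J)$ with $\partial\varphi(J)=\varphi(\partial J)$.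

**Step 2: projecting back.** We show that $\varphi([m])$ contains the simplex we want. Let $\psi:C(X)\to C(\Sigma)$ be induced by sending each vertex of $V_j$ to $j$, degenerate simplices going to $0$. Then $\psi\varphi(J)\in C_{|J|-1}(2^J)$ is a multiple $c_JJ$, and $c_\emptyset=1$. From $\partial(c_JJ)=\psi\varphi(\partial J)$, comparing coefficients of $J\setminus j$, we get $c_J=c_{J\setminus j}$ for every $j\in J$. So $c_{[m]}=1$. Hence some simplex in $\varphi([m])$ is not sent to $0$ by $\psi$, and it meets every $V_i$ exactly once. $\square$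

*Theorem 2 implies Theorem 1.* Let $X=I(G)$; then $X[V_J]=I(G[V_J])$, and $G[V_J]$ is $K_{3,3}$-free. Theorem 2 gives
$$\eta(G[V_J])\ge\frac{|V_J|}{\Delta(G[V_J])+2}>|J|-1,$$
so $\eta(G[V_J])\ge|J|$ and $\tilde H_{|J|-2}(X[V_J])=0$. The Hall theorem applies. If all $|V_i|\ge\Delta(G)+2$, then $|V_J|\ge(\Delta(G)+2)|J|>(\Delta(G[V_J])+2)(|J|-1)$. $\square$

It remains to prove Theorem 2.

## 5. Homology under removal of a vertex or an edge

**(H1)** $I(T_1\sqcup T_2)=I(T_1)*I(T_2)$, and the Künneth theorem for joins over a field gives $\tilde H_{n}(T_1\sqcup T_2)\cong\bigoplus_{i+j=n-1}\tilde H_i(T_1)\otimes\tilde H_j(T_2)$. So $\eta(T_1\sqcup T_2)=\eta(T_1)+\eta(T_2)$. If $m_i=\eta(T_i)<\infty$, then $\tilde H_{m_1+m_2-1}(T_1\sqcup T_2)$ is spanned by classes $[\zeta_1*\zeta_2]$ with $[\zeta_i]\in\tilde H_{m_i-1}(T_i)$. The same holds for several graphs, by induction.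

**(H2)** If $T$ has an isolated vertex, then $\eta(T)=\infty$.

**(H3)** Let $T_0=T-v$. The simplices of $I(T)$ not in $I(T_0)$ are $v*\sigma$ with $\sigma\in I(T_0-N(v))$, and $\partial(v*\sigma)=\sigma-v*\partial\sigma$. So the relative homology of $(I(T),I(T_0))$ in degree $j+1$ is $\tilde H_j(T_0-N(v))$, with connecting map induced by inclusion up to sign, and
$$\tilde H_j(T_0-N(v))\to\tilde H_j(T_0)\to\tilde H_j(T)\to\tilde H_{j-1}(T_0-N(v))$$
is exact. Now let $T_0=T-x-y$ with $x\sim y$. Then
$$\tilde H_j(T_0-N(x))\oplus\tilde H_j(T_0-N(y))\to\tilde H_j(T_0)\to\tilde H_j(T)$$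
is exact. Indeed cycles avoiding $N(x)$ or $N(y)$ bound cones in $I(T)$. Conversely no simplex contains both $x$ and $y$, so if a cycle $z$ of $I(T_0)$ is $\partial(w_0+x*\alpha+y*\beta)$ with $w_0,\alpha,\beta$ free of $x,y$, comparing simplices containing $x$, respectively $y$, gives $\partial\alpha=\partial\beta=0$, and then $z=\partial w_0+\alpha+\beta$, where $\alpha$ avoids $N(x)$ and $\beta$ avoids $N(y)$.

**(H4)** Let $e=xy$ be an edge. The simplices of $I(T-e)$ not in $I(T)$ are $\sigma\cup\{x,y\}$ with $\sigma\in I(T*e)$. Modulo $I(T)$ we have $\partial([x,y]*\sigma)\equiv[x,y]*\partial\sigma$. So the pair $(I(T-e),I(T))$ has $\tilde H_{j-1}(T*e)$ as homology in degree $j+1$, and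
$$\tilde H_{j-1}(T*e)\to\tilde H_j(T)\to\tilde H_j(T-e),\qquad[\zeta]\mapsto[(y-x)*\zeta]\text{ as first map},$$
is exact. Hence if $\eta(T-e)>\eta(T)=m<\infty$, every class of $\tilde H_{m-1}(T)$ has the form $[(y-x)*\zeta]$ with $\zeta$ a cycle of $I(T*e)$ of dimension $m-2$; and since $\tilde H_{m-1}(T)\ne0$, also $\eta(T*e)\le m-1$.

## 6. Deleting edges gives $2D$ and stops there

The natural first attempt is induction by (H4).

**Observation.** If $\Delta(T)\le D$ and $D\ge1$, then $|T|\le2D\,\eta(T)$.

*Proof.* Induction on the number of vertices plus edges. We may assume that $T\neq\emptyset$ and $\eta(T)<\infty$. By (H2) there is no isolated vertex, so there is an edge $e$. If $\eta(T-e)\le\eta(T)$, then $|T|\le2D\eta(T-e)\le2D\eta(T)$. Otherwise $\eta(T*e)\le\eta(T)-1$, and $|T|=|T*e|+L_T(e)\le2D(\eta(T)-1)+2D$. $\square$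

By Section 4 classes of size $2\Delta$ force an IT in every graph with $\Delta\ge1$. For $\Delta=2$ this is already $\Delta+2$; for $\Delta=3$ it gives $6$ and we want $5$. The graph $K_{D,D}$ has $2D$ vertices and $\eta=1$, so without a condition on minors nothing better can be said about $\eta$. The loss is at the estimate $L_T(e)\le2D$. If every nonempty graph in our class without isolated vertices had an edge with $L\le D+2$, the same induction would prove Theorem 2. But the cube has $D=3$ and $L=6=D+3$ on every edge, and the icosahedron has $D=5$ and $L=8=D+3$ on every edge. Both are planar and 3-connected. So the inequality $L\ge D+3$ on all edges cannot be refuted by counting, and more homological information is needed about edges where $L$ is exactly $D+3$. Lemma 3 below supplies it.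

## 7. The minimal counterexample: size, connectivity, planarity

Fix $D$. Let $\mathcal K$ be the class of $K_{3,3}$-free graphs with $\Delta\le D$, and
$$s(T)=(D+2)\eta(T)-|T| .$$
By (H1), $s$ is additive over disjoint unions. For example $s(K_{2,D})=0$ for $D\ge2$. Suppose Theorem 2 fails for $D$. Let $G\in\mathcal K$ have $s(G)<0$, with $|V(G)|$ minimal and then $|E(G)|$ minimal. So $s\ge0$ for all members of $\mathcal K$ with fewer vertices, and for those with equally many vertices and fewer edges. We have $G\ne\emptyset$, the number $k:=\eta(G)$ is finite, $k\ge1$, and $G$ has no isolated vertex.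

Call $T\in\mathcal K$ *tight* if $|T|<|V(G)|$ and $s(T)=0$. (For instance $K_{2,D}$, $D\ge 2$, would be tight if $|V(G)|>D+2$; so is the empty graph.)

**Lemma 1.** (a) $|V(G)|=(D+2)k+1$, and $\tilde H_{k-1}(G-v)\to\tilde H_{k-1}(G)$ is onto for every vertex $v$.
(b) For every edge $e$: $\eta(G-e)>k$ and $L_G(e)\ge D+3$; if $L_G(e)=D+3$, then $G*e$ is tight with $\eta(G*e)=k-1$. In particular $D\ge3$.
(c) $G$ is 3-connected.
(d) $G$ is planar.

*Proof.* **Step (a): the exact size.** We have $|G-N[v]|\ge(D+2)k+1-(D+1)>(D+2)(k-1)$, so by minimality $\eta(G-N[v])\ge k$, that is, $\tilde H_{k-2}(G-N[v])=0$. By (H3) with $T_0=G-v$ the map is onto. As $\tilde H_{k-1}(G)\ne0$, we get $\eta(G-v)\le k$, and $s(G-v)\ge0$ gives $|V(G)|-1\le(D+2)k$.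

**Step (b): every edge has large $L$.** $s(G-e)\ge0>s(G)$ gives $\eta(G-e)>k$. By (H4) $\eta(G*e)\le k-1$, so
$$0\le s(G*e)\le(D+2)(k-1)-|V(G)|+L_G(e)=L_G(e)-D-3 .$$
If $L_G(e)=D+3$, equality holds throughout. Since $L\le2D$ and $G$ has an edge, $D\ge3$.

**Step (c1): $G$ is connected and has no cutvertex.** Note $|V(G)|\ge D+3\ge6$. If $G$ were disconnected, its components would have $s\ge0$, and so would $G$. Suppose $x$ is a cutvertex, $C_1,\dots,C_r$ ($r\ge2$) are the components of $G-x$, and $m_i=\eta(C_i)$. By (a), $\sum m_i=\eta(G-x)\le k$ and $\sum|C_i|=(D+2)k$, while $|C_i|\le(D+2)m_i$. So $|C_i|=(D+2)m_i$ for all $i$ and $\sum m_i=k$. The graph $G[C_i\cup\{x\}]$ has $(D+2)m_i+1<|V(G)|$ vertices, so its $\eta$ is at least $m_i+1$, and (H3) shows that $\tilde H_{m_i-1}(C_i-N(x))\to\tilde H_{m_i-1}(C_i)$ is onto. By (H1), $\tilde H_{k-1}(G-x)$ is spanned by joins of cycles of the $C_i$, each of which may now be chosen to avoid $N(x)$. Such joins bound cones with apex $x$ in $I(G)$. So the surjection in (a) is zero and $\tilde H_{k-1}(G)=0$, a contradiction.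

**Step (c2): there is no 2-cut.** Suppose $\{x,y\}$ is a 2-cut. As $|(G-x)-N[y]|\ge(D+2)k-(D+1)>(D+2)(k-1)$, the argument of (a) shows that
$$\tilde H_{k-1}(G-x-y)\to\tilde H_{k-1}(G-x)\to\tilde H_{k-1}(G)$$
are both onto. Let $C_1,\dots,C_r$ ($r\ge2$) be the components of $G-x-y$ and $m_i=\eta(C_i)$. Then $\sum m_i\le k$, $\sum|C_i|=(D+2)k-1$ and $s(C_i)\ge0$. Since $\sum s(C_i)=(D+2)\sum m_i-(D+2)k+1\ge0$, we get $\sum m_i=k$ and $\sum s(C_i)=1$. Say $s(C_1)=1$ and $s(C_i)=0$ for $i\ge2$. For $i\ge2$, $G[C_i\cup\{x\}]$ and $G[C_i\cup\{y\}]$ have $(D+2)m_i+1<|V(G)|$ vertices, so as in (c1) both $\tilde H_{m_i-1}(C_i-N(x))$ and $\tilde H_{m_i-1}(C_i-N(y))$ map onto $\tilde H_{m_i-1}(C_i)$.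

Let $G_1=G[C_1\cup\{x,y\}]$ with the edge $xy$ added if absent. As $G$ is 2-connected, $x$ and $y$ both have neighbors in $C_2$. Contracting $C_2$ into $x$ shows that $G_1$ is a minor of $G$. Also $\Delta(G_1)\le D$, since $x$ and $y$ lose a neighbor in $C_2$ and gain at most one. Now $|G_1|=(D+2)m_1+1<|V(G)|$, so $\eta(G_1)\ge m_1+1$. By the second part of (H3) every class $\zeta_1\in\tilde H_{m_1-1}(C_1)$ is $\alpha+\alpha'$ with $\alpha$ a cycle avoiding $N(x)$ and $\alpha'$ a cycle avoiding $N(y)$. So
$$\zeta_1*\zeta_2*\cdots*\zeta_r\ \text{is homologous to}\ \alpha*\zeta_2*\cdots*\zeta_r+\alpha'*\zeta_2*\cdots*\zeta_r .$$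
For $i\ge2$ replace $\zeta_i$ by a homologous cycle avoiding $N(x)$ in the first term and $N(y)$ in the second. The terms then bound cones in $I(G)$ with apex $x$ and $y$. As these joins span $\tilde H_{k-1}(G-x-y)$, we get $\tilde H_{k-1}(G)=0$, a contradiction.

**Step (d): planarity.** By Wagner (1937) and Hall (1943), a 3-connected graph without a $K_{3,3}$ minor is planar or isomorphic to $K_5$; and $|V(G)|\ge6$. $\square$

## 8. Tight graphs and rewiring

If $L_G(e)=D+3$, then $G*e$ has no slack at all. The next two lemmas exploit this: tight graphs have severe degree restrictions, and one cannot even put one extra vertex on $G*e$ without raising $\eta$.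

**Lemma 2.** Let $T$ be tight and $f$ an edge of $T$.
(a) $T$ has no isolated vertex.
(b) If $L_T(f)\le D+1$, then $T-f$ is tight.
(c) All degrees in $T$ are $\ge2$; a vertex of degree 2 has two nonadjacent neighbors, both of degree $D$ in $T$.
(d) If $L_T(f)\le D+2$ and $T-f$ is not tight, then $\eta(T-f)>\eta(T)$, $L_T(f)=D+2$ and $T*f$ is tight. This applies to every edge at a vertex of degree 2.

*Proof.* **Step 1: (a), (b) and the first part of (d).** (a) is (H2), as $s(T)$ is finite. Let $m=\eta(T)$. If $\eta(T-f)\le m$, then $s(T-f)\le s(T)=0$, and by minimality of $G$ it is $0$; so $T-f$ is tight. Otherwise (H4) gives $\eta(T*f)\le m-1$ and $0\le s(T*f)\le L_T(f)-(D+2)$. So $L_T(f)\ge D+2$, and if $L_T(f)=D+2$, then $s(T*f)=0$.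

**Step 2: (c), by deleting an edge at a vertex of small degree.** At a vertex of degree 1, $L\le D+1$, and deleting the edge would give a tight graph with an isolated vertex, contradicting (a). Let $x$ have degree 2 with a neighbor $y$ that has degree $\le D-1$ or is adjacent to the other neighbor. Then $L_T(xy)\le D+1$, so $T-xy$ is tight with a vertex of degree 1, a contradiction.

**Step 3: the last sentence of (d).** At a vertex of degree 2, $L\le D+2$, and $T-f$ has a vertex of degree 1, so it is not tight by (c). $\square$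

**Lemma 3 (rewiring, "RW").** Let $T$ be $G$ or a tight graph, $f=xy$ an edge with $\eta(T-f)>\eta(T)$ and $s(T)+L_T(f)\le D+2$, and $R=R_T(f)$. If $q\in N(x)\setminus N[y]$, $p\in N(y)\setminus N[x]$ and $p\not\sim q$, then $|(N_T(p)\cup N_T(q))\setminus R|\ge D+1$. For $T=G$ the hypothesis on $f$ is just $L_G(f)=D+3$.

*Proof.* The last sentence holds because $s(G)=-1$, $\eta(G-f)>k$ always, and $L_G(f)\ge D+3$. Let $A=(N_T(p)\cup N_T(q))\setminus R$ and suppose $|A|\le D$.

**Step 1: build a smaller graph with one vertex to spare.** Let $T'$ be $T*f$ plus a new vertex $w$ with $N(w)=A$. It is a minor of $T$: contract the connected set $R$ and delete edges. Vertices of $A$ have lost a neighbor in $R$ and gained $w$, and $d(w)=|A|\le D$, so $T'\in\mathcal K$. Also $|T'|=|T|-L_T(f)+1<|T|\le|V(G)|$.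

**Step 2: homology survives in $T'$.** Let $m=\eta(T)$ and take $0\ne c=[(y-x)*\zeta]\in\tilde H_{m-1}(T)$ as in (H4). Suppose $\zeta$ were homologous in $I(T*f)$ to a cycle $\zeta'$ of $I((T*f)-A)$. Then $c=[(y-x)*\zeta']$. But $xp$, $pq$, $qy$ are pairs of distinct nonadjacent vertices, and no vertex of $\zeta'$ equals or is adjacent to $x,y,p,q$. So
$$(y-x)*\zeta'=\partial\big(([x,p]+[p,q]+[q,y])*\zeta'\big)$$
is a boundary in $I(T)$ and $c=0$, a contradiction. By (H3) for $T'$ and $w$, the class $[\zeta]$ is not in the image of $\tilde H_{m-2}((T*f)-A)$, hence it is nonzero in $\tilde H_{m-2}(T')$. So $\eta(T')\le m-1$.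

**Step 3: the count.** $s(T')\le(D+2)(m-1)-|T|+L_T(f)-1=s(T)+L_T(f)-(D+2)-1<0$, contradicting the minimality of $G$. $\square$

*Example.* In the cube, with $D=3$, take $x=000$, $y=100$, $q=010$, $p=101$. Then $R$ consists of all vertices except $011,111$, and $p\not\sim q$, so $A=\{011,111\}$ has size $2<D+1$. So the cube, which passed all counting tests of Section 6, is not a minimal counterexample.

In an application of RW with removed set $R$ write $\mathrm{out}(p)=|N(p)\setminus R|$. Then
$$p\not\sim q\ \Longrightarrow\ \mathrm{out}(p)+\mathrm{out}(q)-|(N(p)\cap N(q))\setminus R|\ge D+1.\tag{2}$$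
A bound "$\mathrm{out}(p)\le j$ ($a,b,\dots$)" is justified by the listed neighbors $a,b,\dots$ of $p$ in $R$, together with the known degree of $p$ or the bound $D$ for it. If nothing else is said, RW is used in $G$.

## 9. Plane-graph facts, the cubic case, and the charges

Fix an embedding of the 3-connected planar graph $G$ in the sphere. Faces are bounded by cycles. These cycles are induced: a closed curve through a chord $pq$ of a face boundary and through the face would meet $G$ only in that chord, so $\{p,q\}$ would be a 2-cut. Hence for consecutive neighbors $s,s'$ of $a$ the face with corner $(s,a,s')$, written "the face $(s,a,s')$", is a triangle iff $s\sim s'$. Different faces have different boundaries, otherwise $G$ would be a cycle. So if both faces at an edge $e$ are triangles, their third vertices differ; thus $t(e)$ is at least the number of triangular faces at $e$. A face has just one corner at each of its vertices. Two more facts are used repeatedly.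

**(3C)** If at most two vertices of a cycle $C$ have neighbors in an open side $\Omega$ of $C$, then $\Omega$ contains no vertex. Otherwise these at most two vertices separate $\Omega$ from the rest of $C$.

**(SP)** Let $a$ lie on a cycle $C$ and let its $C$-neighbors $s,s'$ be consecutive at $a$. The face $(s,a,s')$ lies in one side $\Omega$ of $C$, and it fills the whole sector of $\Omega$ at $a$. So $a$ has no neighbor in $\Omega$, and all neighbors of $a$ off $C$ lie in the other side. Moreover a vertex off $C$ adjacent to a vertex of the other side is in the other side.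

A *$j$-vertex* has degree $j$ in $G$; an *$\ell$-face* has length $\ell$, an *$\ell^+$-face* length at least $\ell$; $\tau(v)$ is the number of triangular faces at $v$ and $j(v)=d(v)-\tau(v)$ the number of nontriangular ones. A vertex of degree 5 with $\tau$ triangular faces is a *$5^\tau$-vertex*. For example every vertex of the icosahedron is $5^5$; if we delete one edge of it, the two vertices opposite to that edge (the third vertices of its two triangles) become $5^4$. For a $5^4$-vertex $u$ we denote its neighbors in cyclic order by $n_1,\dots,n_5$, with $f_u:=(n_5,u,n_1)$ the nontriangular face.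

**The case $D=3$.** We show that it cannot occur. $L\ge6$ forces $G$ to be cubic and triangle-free. Every edge has $L=6=D+3$, so every $G*e$ is tight. If all faces had length $\ge6$, then $|F|\le|E|/3$ and $|V|=2|E|/3$ would contradict Euler's formula; so there is a face of length 4 or 5.

Let $v_1\dots v_5$ be a 5-face. The face is induced, so $v_4$ is present in $G*v_1v_2$, but it has lost $v_3$ and $v_5$. So it has degree $\le1$, contradicting Lemma 2(c). Let $v_1v_2v_3v_4$ be a 4-face, and let $w_i$ be the third neighbor of $v_i$. If $w_1\ne w_3$, then $v_3$ is present in $G*v_1w_1$, since it is adjacent to neither $v_1$ nor $w_1$, and it has lost $v_2,v_4$, a contradiction. So $w_1=w_3$, likewise $w_2=w_4$, and $w_1\ne w_2$ since there is no triangle. If $w_1\sim w_2$, then $\{v_1,v_3,w_2\},\{v_2,v_4,w_1\}$ span a $K_{3,3}$. Otherwise $w_1$ has a neighbor outside $\{v_1,\dots,v_4,w_2\}$, and $\{w_1,w_2\}$ is a 2-cut. Contradiction. So $D\ge4$.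

**Charges.** From here on a contradiction comes from Euler's formula. Give charge $3(d(v)-4)$ to each vertex and $3(\ell-4)$ to each $\ell$-face. The total is $3(2|E|-4|V|+2|E|-4|F|)=-24$. Each triangular face takes $1$ from each of its vertices and ends with $0$. The vertex charge becomes
$$\mu(v)=3(d(v)-4)-\tau(v).\tag{3}$$
In each case below charges are redistributed so that all become $\ge0$, a contradiction. By Lemma 1(b),
$$d(u)+d(v)-t(uv)\ge D+3\quad\text{for every edge }uv,\tag{4}$$
hence the minimum degree is $\ge3$. A 3-vertex has $\mu=-3$ (its $\tau$ is $0$): by (4) with $d(u)=3$, all its neighbors are $D$-vertices and edges at 3-vertices lie in no triangle.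

## 10. Discharging for $D\ge7$

**Step 1: degrees.** We read off (4). At a 4-vertex, an edge in a triangle has its other end of degree $D$ and $t=1$. At a 5-vertex, an edge on a triangular face has its other end of degree $\ge D-1\ge6$, and an edge on two triangular faces has its other end of degree $D$. For $d\ge6$, (3) reads $\mu=2d-12+j$.

**Step 2: rules.**

- (R1) A vertex $a$ with $d(a)\ge6$ gives, for each neighbor $s$ and each nontriangular face at the edge $as$, $\frac12$ to $s$ if $s$ is a 3-vertex, or a 4-vertex with $as$ on a triangular face, or a $5^4$-vertex.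
- (R2) Every $5^5$-vertex takes $\frac25$ from each neighbor.

Each nontriangular face at $a$ contains two edges at $a$, so $a$ gives at most $j(a)$ by (R1).

**Step 3: everyone ends with charge $\ge0$.** A 3-vertex gets $\frac12$ twice along each of its edges, in total $3$. At a 4-vertex the triangular faces share no edge, as $t\le1$; so $2\tau$ edges lie on exactly one triangular face and on one nontriangular face. Their other ends are $D$-vertices, and the vertex gets $2\tau\cdot\frac12=\tau=-\mu$. A $5^4$-vertex ($\mu=-1$) gets $\frac12+\frac12$ from $n_1,n_5$ on account of $f_u$. A $5^5$-vertex ($\mu=-2$) gets $2$. Other 5-vertices have $\mu\ge0$ and give nothing. Only $D$-vertices are asked by (R2). Two consecutive neighbors of a $D$-vertex $a$ cannot both be $5^5$: they would be adjacent, as all faces at a $5^5$-vertex are triangles, but all neighbors of a $5^5$-vertex have degree $D\ge7$. So $a$ has at most $\lfloor D/2\rfloor$ such neighbors and pays at most $\frac25\cdot\frac D2\le2D-12$ by (R2), in addition to at most $j(a)$ by (R1). Vertices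 of degree between 6 and $D-1$ keep at least $2d-12\ge0$. The $4^+$-faces have charge $\ge0$. Contradiction.

## 11. Discharging for $D=6$

**Step 1: degrees and rules.** Here $L\ge9$, the threshold in (2) is $7$, and RW applies at edges with $L=9$. By (4), neighbors of 4-vertices have degree 5 (with $t=0$) or 6 (with $t\le1$). Neighbors of 5-vertices have degree 4 ($t=0$), 5 ($t\le1$) or 6 ($t\le2$). For a 6-vertex $\mu=j$. Use (R1) as in Section 10, so the givers are 6-vertices, and

- (R2) a $5^5$-vertex takes $\frac12$ from each neighbor; a $5^4$-vertex with $n_1$ or $n_5$ a 5-vertex takes $\frac12$ from $n_2$ and from $n_4$.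

**Step 2: receivers.** We check that they get enough. 3- and 4-vertices end at $0$ as before, since an edge of a 4-vertex on a triangular face leads to a 6-vertex. A $5^5$-vertex gets $\frac52\ge2$. For a $5^4$-vertex, $n_1,n_5$ have degree 5 or 6, as their edges to $u$ lie in triangles; it gets $\frac12+\frac12$ from $n_1,n_5$ by (R1) if both are 6-vertices, and otherwise $1$ by (R2). Other 5-vertices have $\mu\ge0$ and give nothing.

A vertex $a$ asked by (R2) is joined to the asker $u$ by an edge on two triangular faces. So $t(ua)\ge2$; hence $a$ is a 6-vertex, $t(ua)=2$ and $L(ua)=9$.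

**Claim.** A vertex $a$ asked by (R2) has $j(a)\ge2$, gives nothing by (R1), and is asked at most twice.

The Claim finishes this case: a 6-vertex gives at most $j$ if it is not asked, and at most $1\le j$ if it is asked.

**Step 3: the asker is a $5^5$-vertex.** We prove the first two assertions of the Claim. Let $N(u)=\{a_1,\dots,a_5\}$ in cyclic order. All $a_i$ are 6-vertices with $t(ua_i)=2$, so $a_i\not\sim a_{i\pm2}$. Let $a=a_1$, $N(a_1)=\{u,a_2,a_5,o_1,o_2,o_3\}$, and $R=N(u)\cup N(a_1)$. Then $\mathrm{out}(a_3)\le3$ ($u,a_2,a_4$) and $\mathrm{out}(a_4)\le3$ ($u,a_3,a_5$). Hence, by (2) at $ua_1$ with $p=o$ and $q\in\{a_3,a_4\}$, an $o=o_i$ not adjacent to both $a_3,a_4$ has $\mathrm{out}(o)\ge4$, so $|N(o)\cap R|\le2$, including $a_1$.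

Suppose $o\sim a_3,a_4$. Use RW at the edge $ua_3$, $R'=N(u)\cup N(a_3)$, $p=o$, $q=a_5$, where $\mathrm{out}(a_5)\le3$ ($u,a_1,a_4$). If $o\not\sim a_5$, then $\mathrm{out}(o)\ge4$; but $a_1,a_3,a_4\in N(o)\cap R'$, so $d(o)\ge7$, impossible. So $o\sim a_5$. Symmetrically, at the edge $ua_4$ with $q=a_2$, where $\mathrm{out}(a_2)\le3$ ($u,a_1,a_3$), we get $o\sim a_2$. So $o$ is adjacent to all $a_i$; call it *exceptional*. There is at most one exceptional $o$, because two give a $K_{3,3}$ on $\{u,o,o'\},\{a_1,a_3,a_4\}$.

*No exceptional $o$.* Common neighbors of $o_i$ and $a_1$ lie in $N(o_i)\cap R\setminus\{a_1\}$, so there is at most one, and each edge $a_1o_i$ is on at most one triangular face. Three edges at $a_1$ thus lie on nontriangular faces, and each such face contains two edges at $a_1$, so $j(a_1)\ge2$. No $o_i$ receives by (R1): $d(o_i)\ge5$, and if $d(o_i)=5$, then $N(o_i)\cap R=\{a_1\}$, both faces at $a_1o_i$ are nontriangular, and $\tau(o_i)\le3$. Also $a_2,a_5$ are 6-vertices and $u$ is $5^5$; none of them receives by (R1).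

*There is an exceptional $o$.* Every other outer neighbor $o'$ of $a_1$ is nonadjacent to $a_3$ or $a_4$, and that vertex now has $\mathrm{out}\le2$, since also $o\in R$. So $\mathrm{out}(o')\ge5$, hence $d(o')=6$, $N(o')\cap R=\{a_1\}$, and both faces at $a_1o'$ are nontriangular. There are two such $o'$, and two edges at $a_1$ share at most one face, so $j(a_1)\ge3$. The vertices $o'$ are 6-vertices and do not receive. The vertex $o$ does not receive either: $o$ is an exceptional outer neighbor at every $a_i$, so the same holds at every $a_i$. The three outer neighbors of $a_i$ are consecutive at $a_i$. So $o$ is consecutive at $a_i$ to a nonexceptional outer neighbor, and the edge $oa_i$ lies on a nontriangular face. This is true for five edges at $o$, so $o$ has at least 3 nontriangular faces; $d(o)\ge5$, and if $d(o)=5$, then $\tau(o)\le2$. As before $u,a_2,a_5$ do not receive.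

**Step 4: the asker is a $5^4$-vertex.** We prove the same two assertions. Let $n_1$ or $n_5$ have degree 5. By reflection take $a=n_2$. Now $n_2,n_3,n_4$ are 6-vertices with $t(un_i)=2$. A 5-vertex among $n_1,n_5$ has $t=1$ with $u$, and the edge has $L=9$. Also $n_1\not\sim n_5$, as $f_u$ is nontriangular, and $n_2\not\sim n_4,n_5$. Let $N(n_2)=\{u,n_1,n_3,o_1,o_2,o_3\}$ and $R=N(u)\cup N(n_2)$. We have $\mathrm{out}(n_4)\le3$ ($u,n_3,n_5$) and $\mathrm{out}(n_5)\le4$ ($u,n_4$). By (2) at $un_2$, for $o=o_i$ one of the following holds: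

- (I) $o\not\sim n_4$, $\mathrm{out}(o)\ge4$, $|N(o)\cap R|\le2$;
- (II) $o\sim n_4$, $o\not\sim n_5$, $\mathrm{out}(o)\ge3$, $|N(o)\cap R|\le3$, and $N(o)\cap R$ contains $n_2,n_4$;
- (III) $o\sim n_4,n_5$.

*In case (III), $o$ is adjacent to all $n_i$.* Suppose first that $n_1$ is a 5-vertex. At the edge $un_4$ take $p=o$, $q=n_1$; here $n_1\not\sim n_4$ as $t(un_4)=2$, and $\mathrm{out}(n_1)\le3$ ($u,n_2$). If $o\not\sim n_1$, then $\mathrm{out}(o)\ge4$ while $n_2,n_4,n_5\in R_G(un_4)$, so $d(o)\ge7$, impossible. So $o\sim n_1$. At the edge $un_1$ take $q=n_3$; here $n_3\not\sim n_1$ as $t(un_1)=1$, and $\mathrm{out}(n_3)\le3$ ($u,n_2,n_4$). If $o\not\sim n_3$, then $\mathrm{out}(o)\ge4$, and with $n_1,n_2,n_4,n_5$ we get $d(o)\ge8$, impossible. So $o\sim n_3$.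

Suppose next that $n_5$ is a 5-vertex. Then $t(un_5)=1$, so $n_1,n_3\not\sim n_5$. At the edge $un_5$ with $q=n_3$ ($\mathrm{out}(n_3)\le3$: $u,n_2,n_4$): if $o\not\sim n_3$, then $\mathrm{out}(o)\ge4$, and with $n_2,n_4,n_5$ we get $d(o)\ge7$, impossible; so $o\sim n_3$. With $q=n_1$ ($\mathrm{out}(n_1)\le4$: $u,n_2$): if $o\not\sim n_1$, then $\mathrm{out}(o)\ge3$, and with $n_2,n_3,n_4,n_5$ we get $d(o)\ge7$, impossible; so $o\sim n_1$.

So there is at most one $o$ of type (III), since two give a $K_{3,3}$ with $u$ on one side and three of the $n_i$ on the other.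

*No $o$ of type (III).* Since $n_4\notin N(n_2)$, in (I) and (II) $o$ has at most one common neighbor with $n_2$, so at most one face at $n_2o$ is triangular. As in Step 3, $j(n_2)\ge2$. No $o_i$ receives: $d(o_i)\ge5$, and $d(o_i)=5$ forces $N(o_i)\cap R=\{n_2\}$ or $\{n_2,n_4\}$ respectively, so both faces at $n_2o_i$ are nontriangular and $\tau(o_i)\le3$.

*There is $o$ of type (III).* Let $o'$ be another outer neighbor. If $o'\not\sim n_4$, then $\mathrm{out}(n_4)\le2$ (also $o$), so $\mathrm{out}(o')\ge5$ and $N(o')\cap R=\{n_2\}$. If $o'\sim n_4$ and $o'\not\sim n_5$, then $\mathrm{out}(n_5)\le3$ (also $o$), so $\mathrm{out}(o')\ge4$ and $N(o')\cap R=\{n_2,n_4\}$. In both cases $d(o')=6$ and both faces at $n_2o'$ are nontriangular. There are two such $o'$, so $j(n_2)\ge3$, and they do not receive. If $d(o)=5$, then $N(o)=\{n_1,\dots,n_5\}$, in cyclic order reverse to that at $u$, as there are five internally disjoint paths $u\,n_i\,o$. The face at $o$ between $n_5$ and $n_1$ is nontriangular. Also a face at the edge $on_2$ is nontriangular, because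 the three outer neighbors are consecutive at $n_2$ and so $o$ is consecutive to some $o'$. These two faces have different corners at $o$, so they are different; $\tau(o)\le3$, and $o$ does not receive.

*The remaining neighbors of $n_2$.* The vertex $n_1$ has degree 5 or 6. Let it have degree 5. The face $un_1n_2$ is triangular; if the other face at $n_1n_2$ is nontriangular, it differs from $f_u$, because $n_2\notin f_u$ ($f_u$ is induced and the neighbors of $u$ on it are $n_1,n_5$). So then $\tau(n_1)\le3$, and $n_1$ does not receive from $n_2$. The vertex $n_3$ is a 6-vertex, and both faces at $un_2$ are triangular, so $u$ receives nothing from $n_2$ by (R1). So $n_2$ gives nothing by (R1).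

**Step 5: at most two askers.** If $u$ asks $a$, both faces at $ua$ are triangular. As $j(a)\ge2$ and $d(a)=6$, at most four of the six corners at $a$ are triangular. A run of $r$ consecutive triangular corners contains $r-1$ edges with triangles on both sides. So at most three edges at $a$ lie only on triangular faces, and three only if they are consecutive, to $s_1,s_2,s_3$. If $s_2$ asks, its common neighbors with $a$ are $s_1,s_3$. If $s_2$ is $5^5$, both of them are 6-vertices. If $s_2$ is $5^4$, then $a$ is $n_2(s_2)$ or $n_4(s_2)$ and one of $s_1,s_3$ is $n_3(s_2)$, a 6-vertex. Askers are 5-vertices, so not all three ask. This proves the Claim, and $D=6$ is impossible.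

## 12. Discharging for $D=4$

**Step 1: degrees.** Here $L\ge7$, the threshold in (2) is $5$, and RW applies at edges with $L=7$. Degrees are 3 and 4, 3-vertices are adjacent only to 4-vertices, and 4–4 edges have $t\le1$. So edges at 3-vertices and edges in triangles have $L=7$. Triangles consist of 4-vertices, and distinct triangles share no edge. A 4-vertex has $\mu=-\tau\ge-2$.

Let $u$ be a 3-vertex and $N(u)=\{a,b,c\}$, an independent set of 4-vertices. Let $f_{ab}$ be the face through $a,u,b$, and so on.

**(4A)** At most one face at $u$ is a 4-face.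

*Proof.* This says how many faces can pay $u$. Suppose $f_{ab}=(u,a,x,b)$ and $f_{ac}=(u,a,x',c)$. We have $x\ne x'$, since otherwise $ua,ax$ are consecutive on both faces at $ua$ and $d(a)=2$. At the edge $ua$: $\mathrm{out}(b)\le2$ ($u,x$) and $\mathrm{out}(x')\le2$ ($a,c$). By (2), $x'\sim b$; symmetrically, $x\sim c$. Then $\{a,b,c\},\{u,x,x'\}$ span a $K_{3,3}$, a contradiction. $\square$

**(4B)** If $(u,a,a',b',b)$ is a 5-face, then $a',b'$ are 4-vertices. Consequently a 5-face contains at most one 3-vertex.

*Proof.* This limits the demand on 5-faces. Use RW at the edge $ua$ with $p=a'$, $q=b$. The face is induced, so $a'\not\sim b$ and $b'\notin R$. We have $\mathrm{out}(b)\le3$, $\mathrm{out}(a')\le d(a')-1$, and $b'$ is a common neighbor outside $R$. So (2) reads $3+(d(a')-1)-1\ge5$, and $d(a')=4$. Symmetrically for $b'$. Since $a,b$ are 4-vertices, $u$ is the only 3-vertex on the face. $\square$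

**(4C)** If $f_{ab}=(u,a,x,b)$ is a 4-face, then $a$ lies in no triangle.

*Proof.* This will let $a$ compensate for a large demand of $u$. Let $a,y,z$ be a triangle. Then $y,z\ne u$ and $y,z\not\sim u$, since edges at $u$ lie in no triangle. At the edge $ua$: $\mathrm{out}(b)\le2$ ($u,x$), $\mathrm{out}(y)\le2$ ($a,z$), $\mathrm{out}(z)\le2$ ($a,y$). So $y,z\sim b$ by (2) (if $x$ is one of $y,z$, it is adjacent to $b$ anyway). Then $a,b$ are common neighbors of $y,z$ and $t(yz)\ge2$, a contradiction. $\square$

**(4D)** Let $a$ lie on a triangular face $abc$. (i) If $\tau(a)=2$, both nontriangular faces at $a$ have length $\ge6$. (ii) If $\tau(a)=1$, some face at $a$ has length $\ge6$ or at least two have length 5.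

*Proof.* **Step 1: notation.** $N(a)=\{b,c,a_1,a_2\}$ in cyclic order $b,c,a_2,a_1$; $N(b)=\{a,c,b_1,b_2\}$, $N(c)=\{a,b,c_1,c_2\}$. As $t=1$ on the edges of $abc$, all $a_i,b_i,c_i$ are distinct, and $a_i\not\sim b,c$, $b_i\not\sim a,c$, $c_i\not\sim a,b$. Let $F_1$ be the face $(a_1,a,b)$, containing $b_1$ next to $b$; $F_2$ the face $(a_2,a,c)$, containing $c_2$ next to $c$; and $F_3$ the face $(a_1,a,a_2)$. $F_1$ and $F_2$ are not triangles.

**Step 2: part (i).** The second triangular face is $F_3$, so $a_1\sim a_2$. Use RW at $ab$, $R=\{a,b,c,a_1,a_2,b_1,b_2\}$. Suppose $F_1$ is a 4-face, so $a_1\sim b_1$. If $a_1\not\sim b_2$, then $\mathrm{out}(a_1)\le1$ ($a,a_2,b_1$) and $\mathrm{out}(b_2)\le3$ contradict (2). So $a_1\sim b_2$. Then for $j=1,2$: $\mathrm{out}(a_2)\le2$ ($a,a_1$) and $\mathrm{out}(b_j)\le2$ ($b,a_1$), so $a_2\sim b_1,b_2$. Now $t(a_1a_2)\ge3$ ($a,b_1,b_2$), a contradiction. Suppose $F_1=(a_1,a,b,b_1,v)$. Then $v\not\sim a,b$, so $v\notin R$, and $a_1\not\sim b_1$, as the face is induced. $\mathrm{out}(a_1)\le2$ ($a,a_2$), $\mathrm{out}(b_1)\le3$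 ($b$), and both neighborhoods contain $v$, so the union in (2) has size $\le4$, a contradiction. So $F_1$ has length $\ge6$; $F_2$ is symmetric, via the edge $ac$.

**Step 3: part (ii), setting up a tight graph.** If (ii) fails, all of $F_1,F_2,F_3$ have length 4 or 5, with at most one of length 5. Up to symmetry: (A) $F_1,F_2$ are 4-faces and $F_3$ is a 4- or 5-face; or (B) $F_2,F_3$ are 4-faces and $F_1=(a_1,a,b,b_1,v)$. Let $T=G*bc$. It is tight since $L(bc)=7$. The removed set is $R=\{a,b,c,b_1,b_2,c_1,c_2\}$, and $a_1,a_2\notin R$. Since $a_2\sim a,c_2$, the degree of $a_2$ in $T$ is at most 2, and Lemma 2(c) gives $N_T(a_2)=\{s,s'\}$, $s\not\sim s'$, with $s,s'$ of degree 4 in $T$; so $s$ and $s'$ have no neighbors in $R$. The neighbor of $a_2$ on $F_3$ other than $a$ is not $c_2$, else $d(a_2)=2$; so it is, say, $s$.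

**Step 4: a separation remark.** *If $F_3=(a_1,a,a_2,s)$ and $a_1\sim s'$, we get a contradiction.* Let $Q=(a_1,s,a_2,s')$ and let $\Omega$ be its side not containing $a$. $N(s)=\{a_1,a_2,\sigma,\sigma'\}$ with $\sigma,\sigma'\ne s'$. The face $F_3$ has the corner $(a_1,s,a_2)$ and has $a$ on its boundary, so it lies in the side of $a$; by (SP) $\sigma\in\Omega$. The remaining neighbor $c_2$ of $a_2$ is joined to $a$ by the path $c_2ca$, which misses $Q$, as $Q\subseteq T$ and $c_2,c,a\in R$. The remaining neighbor of $a_1$ is $b_1$ in case (A) and $v$ in case (B). Here $v\ne s,s'$, since $v\sim b_1\in R$, and $v\ne a_2$, since $F_1$ is induced. It is joined to $a$ by $b_1ba$, respectively $vb_1ba$, missing $Q$. So only $s,s'$ can have neighbors in $\Omega\ni\sigma$, contradicting (3C).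

**Step 5: case (A).** We use a second tight graph. Here $a_1\sim a,b_1$, so, as for $a_2$, $N_T(a_1)=\{r,r'\}$, and the neighbor of $a_1$ on $F_3$ other than $a$ is, say, $r$. If $F_3$ is a 4-face, then $r=s$. By Lemma 2(d) $T*a_2s'$ is tight. If $a_1\not\sim s'$, then $a_1$ survives in it, as $a_1\not\sim a_2$ ($F_3$ is induced), but has lost $s$; so it has degree $\le1$, a contradiction. If $a_1\sim s'$, use Step 4. If $F_3=(a_1,a,a_2,s,r)$, then $T*a_1r$ is tight. We have $a_2\not\sim r$, for otherwise $r=s'$, but $r\sim s$ and $s'\not\sim s$. Also $a_2\not\sim a_1$. So $a_2$ survives but has lost $s\in N(r)$, and has degree $\le1$, a contradiction.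

**Step 6: case (B).** $F_3=(a_1,a,a_2,s)$. If $a_1\sim s'$, use Step 4. Otherwise $a_1$ survives in the tight graph $T''=T*a_2s'$, having lost $a$ and $s$, so it has degree $\le2$ there. Consider its neighbor $v\ne s$. If $v$ is not in $T''$, then $a_1$ has degree $\le1$ in $T''$. If $v$ is in $T''$, it has lost $b_1$, so it has degree $\le3$ in $T''$. Both contradict Lemma 2(c). $\square$

**Step 2: rules.** Vertices are paid by faces. A 3-vertex with a 4-face takes $\frac32$ from each of its two other faces, which are $5^+$-faces by (4A). A 3-vertex without one takes $1$ from each face; all are $5^+$-faces. A 4-vertex with $\tau=2$ takes $1$ from each of its two nontriangular faces, which are $6^+$-faces by (4D)(i). A 4-vertex with $\tau=1$ takes $1$ from one $6^+$-face if there is one, else $\frac12$ from two 5-faces, by (4D)(ii). So all vertices end at $0$.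

**Step 3: faces can pay.** If a 3-vertex $u$ takes $\frac32$ from $f=f_{ac}$, with $f_{ab}$ (say) its 4-face, then its $f$-neighbor $a$ takes nothing, by (4C). A 5-face has charge $3$: without a 3-vertex it gives at most $5\cdot\frac12$; with one it gives at most $1+4\cdot\frac12=3$ or $\frac32+0+3\cdot\frac12=3$. For $\ell\ge6$, 4-vertices take at most $1$ each from an $\ell$-face, and the excess $\frac12$ of a 3-vertex taking $\frac32$ is absorbed by an $f$-neighbor taking $0$, which absorbs at most twice. So the face gives at most $\ell\le3(\ell-4)$. The 4-faces give nothing. All charges are $\ge0$, a contradiction.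

## 13. Local structure for $D=5$

Here $L\ge8$, the threshold in (2) is $6$, RW applies at edges with $L=8$, degrees are 3, 4, 5, and $|V(G)|\ge8$. By (4): 3-vertices have only 5-neighbors, with $t=0$; 4–4 edges have $t=0$; 4–5 edges have $t\le1$; 5–5 edges have $t\le2$. In particular $L=8$ for 3–5 edges, for 4–5 edges with $t=1$, and for 5–5 edges with $t=2$. A triangle contains at most one 4-vertex and no 3-vertex. Charges: $\mu=3-\tau$ for 5-vertices; $\mu=-\tau$ for 4-vertices, with $\tau\le2$ since triangular faces at a 4-vertex share no edge; $\mu=-3$ for 3-vertices.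

The needy vertices are the $5^4$- and $5^5$-vertices, the 4-vertices in triangles, and the 3-vertices. Claims A to E show that suitable neighbors have few triangles.

**Claim A.** Let $u$ be $5^4$ or $5^5$, with neighbors $n_1,\dots,n_5$ in order, $(n_i,u,n_{i+1})$ triangular for $i=1,\dots,4$. Then $n_2$ (by symmetry $n_4$; for $5^5$ every $n_i$) is a 5-vertex with $\tau(n_2)=2$, and its two neighbors outside $N[u]$ are 5-vertices. So its triangular faces are the two at $un_2$, and it has no 3-neighbor.

*Proof.* **Step 1: set-up.** For $i=2,3,4$ the edge $un_i$ is on two triangular faces, so $n_i$ is a 5-vertex and $t(un_i)=2$. Let $N(n_2)=\{u,n_1,n_3,o,o'\}$; then $n_2\not\sim n_4,n_5$. Let $R=N(u)\cup N(n_2)$. We have $\mathrm{out}(n_4)\le2$ ($u,n_3,n_5$) and $\mathrm{out}(n_5)\le3$ ($u,n_4$).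

**Step 2: the easy cases.** We use RW at $un_2$ with $p=o$. If $o\not\sim n_4$, then $\mathrm{out}(o)\ge4$, so $d(o)=5$ and $N(o)\cap R=\{n_2\}$. If $o\sim n_4$ and $o\not\sim n_5$, then $\mathrm{out}(o)\ge3$, so $d(o)=5$ and $N(o)\cap R=\{n_2,n_4\}$. In both cases $o$ and $n_2$ have no common neighbor, as $n_4\notin N(n_2)$, so both faces at $n_2o$ are nontriangular.

**Step 3: $o\sim n_4,n_5$ is impossible.** Suppose it holds. At the edge $un_4$ take $p=o$, $q=n_1$: $n_1\not\sim n_4$ as $t(un_4)=2$, and $\mathrm{out}(n_1)\le3$ ($u,n_2$). If $o\not\sim n_1$, then $\mathrm{out}(o)\ge3$ with $n_2,n_4,n_5\in R_G(un_4)$, so $d(o)\ge6$, impossible. So $o\sim n_1$. Back at $un_2$, now $\mathrm{out}(n_4)\le1$ (also $o$), so $o'\sim n_4$, else $\mathrm{out}(o')\ge5$ and $d(o')\ge6$. Also $\mathrm{out}(n_5)\le2$, so $o'\sim n_5$, else $\mathrm{out}(o')\ge4$ with $n_2,n_4\in R$ and $d(o')\ge6$. As for $o$, then $o'\sim n_1$. Now $\{u,o,o'\},\{n_1,n_4,n_5\}$ span a $K_{3,3}$, a contradiction.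

**Step 4: conclusion.** Steps 2 and 3 apply to $o'$ as well. The three faces at $n_2$ other than those at $un_2$ each contain $n_2o$ or $n_2o'$, so they are nontriangular. Finally, $n_1$ and $n_3$ lie in triangles, so they are no 3-vertices. $\square$

**Claim B.** Let $v$ be a 4-vertex with $\tau(v)=2$, triangular faces $(v,y,z)$ and $(v,v_1,v_2)$, cyclic order $y,z,v_2,v_1$; let $f$ be the face $(v_1,v,y)$. If $f$ is a 4- or 5-face, then $\tau(y)\le2$ and $\tau(v_1)\le2$.

*Proof.* **Step 1: set-up.** All neighbors of $v$ are 5-vertices, and $t=1$ on edges at $v$; so $v_1,v_2\not\sim y,z$. Let the neighbors of $y$ in order be $v,z,y_1,y_2,y_3$, with $y_3\in f$; then $y_i\not\sim v$. Use RW at $vy$ ($L=8$), $R=N(v)\cup N(y)=\{v,y,z,v_1,v_2,y_1,y_2,y_3\}$; $\mathrm{out}(v_1)\le3$ ($v,v_2$). Pairs $(p,q)=(y_i,v_j)$ are admissible when nonadjacent.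

**Step 2: $f$ is a 4-face.** Now $y_3\sim v_1$ and $\mathrm{out}(v_1)\le2$. If $y_1,y_2\not\sim v_1$, then $\mathrm{out}(y_i)\ge4$ and $N(y_i)\cap R=\{y\}$ for $i=1,2$, so $\tau(y)=1$. Suppose instead that one of $y_1,y_2$ is adjacent to $v_1$. Then $\mathrm{out}(v_1)\le1$, and so the other is adjacent to $v_1$ too, else its out is $\ge5$ and its degree $\ge6$. So $N(v_1)=\{v,v_2,y_1,y_2,y_3\}$. Let $C=(y,y_2,v_1,y_3)$ and let $\Omega$ be its side containing the corner $(y_2,y,y_3)$ of consecutive neighbors. By (SP), $y$ has no neighbor in $\Omega$, and $v,z,y_1$ are in the other side. So $v_2$, adjacent to $v$ and not on $C$, is in the other side. Hence $v_1$ has no neighbor in $\Omega$, and by (3C) $\Omega$ contains no vertex. The face $f=(y_3,y,v,v_1)$ contains $v$, so it lies in the other side, and it has the corner $(y,y_3,v_1)$; by (SP) $y_3$ has no neighbor in that side. So $N(y_3)\subseteq\{y,v_1,y_2\}$, and $y_3$ is a 3-vertex in the triangle $yy_2y_3$, a contradiction.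

**Step 3: $f=(y_3,y,v,v_1,m)$.** Here $m\not\sim v,y$, so $m\notin R$, and $y_3\not\sim v_1$. The pair $(y_3,v_1)$ gives $\mathrm{out}(y_3)+\mathrm{out}(v_1)-1\ge6$. So $\mathrm{out}(v_1)=3$ and $\mathrm{out}(y_3)=4$; that is, $N(y_3)\cap R=\{y\}$ and $v_1\not\sim y_1,y_2$. So $\mathrm{out}(y_1)\ge3$, i.e. $|N(y_1)\cap R|\le2$, and not both of $(z,y,y_1),(y_1,y,y_2)$ are triangular. The faces $(y_2,y,y_3)$ and $f$ are not triangular. So $\tau(y)\le2$.

**Step 4: symmetry.** The reflection $y\leftrightarrow v_1$, $z\leftrightarrow v_2$ gives $\tau(v_1)\le2$. $\square$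

**Setting for Claims C and D.** $v$ is a 4-vertex with $\tau(v)=1$, triangular face $(v,y,z)$, neighbors in order $y,z,v_2,v_1$. Then $y,z$ are 5-vertices, $t(vy)=t(vz)=1$ and $L(vy)=L(vz)=8$; so $v_1,v_2\not\sim y,z$. The neighbors of $y$ in order are $v,z,y_1,y_2,y_3$, with $F_y:=(y_3,y,v,v_1,\dots)$ the face at $vy$ other than $vyz$; and $y_i\not\sim v$. Let $T_1=(z,y,y_1)$, $T_2=(y_1,y,y_2)$, $T_3=(y_2,y,y_3)$ be the remaining faces at $y$, and $R=N(v)\cup N(y)=\{v,y,z,v_1,v_2,y_1,y_2,y_3\}$.

**Claim C.** If $F_y$ is a 4-face ($y_3\sim v_1$) and $\tau(y)\ge3$, then $T_1,T_3$ are triangles, $T_2$ is not, $\tau(y)=3$, $y_1,y_2,y_3$ are 5-vertices, and $N(y_1)\cap R=\{y,z\}$, $N(y_2)\cap R=\{y,y_3\}$, $N(y_3)\cap R=\{y,y_2,v_1\}$.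

*Proof.* RW is used at $vy$ unless stated otherwise. $\mathrm{out}(v_1)\le3$ ($v,y_3$). As $F_y$ is not a triangle, at least two of $T_1,T_2,T_3$ are triangles. The first goal is that $y_1,y_2\not\sim v_1$; Steps 1 to 4 derive a contradiction from the opposite.

**Step 1: if $y_1$ or $y_2$ is adjacent to $v_1$, both are.** Suppose $y_i\sim v_1$, $i\in\{1,2\}$; then $\mathrm{out}(v_1)\le2$. If $y_{3-i}\not\sim v_1$, then $\mathrm{out}(y_{3-i})\ge4$ and $N(y_{3-i})\cap R=\{y\}$; so $T_1,T_2$ (if $i=2$) or $T_2,T_3$ (if $i=1$) are nontriangular, a contradiction. So $N(v_1)\supseteq\{v,y_1,y_2,y_3\}$, with at most one more neighbor $\kappa$, and $\kappa\ne y$.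

**Step 2: the regions.** We locate the vertices. The four paths $yy_jv_1$ ($j=1,2,3$) and $yvv_1$ divide the sphere into four open regions: the face $F_y$ between $y_3$ and $v$; $\Omega_a$ between $y_3$ and $y_2$; $\Omega_b$ between $y_2$ and $y_1$; and $\Omega_c$ between $y_1$ and $v$. A vertex of an open region is adjacent only to vertices of that region and of its boundary cycle. By the rotation at $y$, $z\in\Omega_c$, and $y$ has no neighbors in $\Omega_a,\Omega_b$. By the rotation $y,z,v_2,v_1$ at $v$, $v_2$ lies in $\Omega_c$ or on its boundary; as $v_2\not\sim y$ we have $v_2\ne y_1$; so $v_2\in\Omega_c$.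

If $\kappa\notin\Omega_a$ or $\kappa$ does not exist, only $y_2,y_3$ can have neighbors in $\Omega_a$, so $\Omega_a$ has no vertices by (3C). The other region at $y_3$ is the face $F_y$, which is induced. So $N(y_3)\subseteq\{y,v_1,y_2\}$, and $y_3$ is a 3-vertex in the triangle $yy_2y_3$, a contradiction. So $\kappa\in\Omega_a$. Then only $y_1,y_2$ can have neighbors in $\Omega_b$, and $\Omega_b$ has no vertices. Use RW with $p=y_2$, $q=v_2$; they are nonadjacent, as $y_2$ is not on the boundary of $\Omega_c$, and $\mathrm{out}(v_2)\le4$. So $\mathrm{out}(y_2)\ge2$, $|N(y_2)\cap R|\le3$, and this set contains $y,v_1$; so not both $T_2,T_3$ are triangles. Hence $T_1$ and exactly one of $T_2,T_3$ are triangles.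

**Step 3: $T_1,T_2$ triangles is impossible.** We show that $v_2$ would have degree at most 2. $t(yy_1)\ge2$ ($z,y_2$), so $d(y_1)=5$, $t(yy_1)=2$ and $L(yy_1)=8$. Let $N(y_1)=\{y,z,y_2,v_1,\omega\}$; then $\omega\not\sim y$, and $\omega\ne v$ since $y_1\not\sim v$. If $\omega\not\sim v$, use RW at $yy_1$ with $q=v$, $p=\omega$: $\mathrm{out}(v)\le1$, since $y,z,v_1$ lie in the removed set, and $\mathrm{out}(\omega)\le4$, a contradiction. So $\omega\in N(v)$, i.e. $\omega=v_2$. The path $y_1v_2v$ divides $\Omega_c$ into a part with boundary $(y,y_1,v_2,v)$, containing $z$ by the rotation at $v$, and a part $\Omega_2$ with boundary $(v,v_2,y_1,v_1)$. The path $vzy_1$ cuts from the former a region $\Omega_1$ with boundary $(v,z,y_1,v_2)$, not having $y$ on its closure. All neighbors of $v$ and $y_1$ are known: $N(v)=\{y,z,v_2,v_1\}$ and $N(y_1)=\{y,z,y_2,v_1,v_2\}$; none lies in the open regions $\Omega_1,\Omega_2$. The neighbors of $v_1$ are $v,y_1,y_2,y_3,\kappa$ with $\kappa\in\Omega_a$; none lies in $\Omega_2$. By (3C) $\Omega_1$ and $\Omega_2$ have no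 vertices. They are the regions at $v_2$, so $N(v_2)\subseteq\{v,y_1,z,v_1\}$. But $v_2\not\sim z$ and $v_2\notin N(v_1)$, so $d(v_2)\le2$, a contradiction.

**Step 4: $T_1,T_3$ triangles, $T_2$ not, is impossible in the situation of Step 1.** We show that all of $\tilde H_{k-1}(G)$ would vanish. We have $y_1\not\sim y_2$, so $N(y_2)\subseteq\{y,v_1,y_3\}\cup\Omega_a$ and $N(y_3)\subseteq\{y,v_1,y_2\}\cup\Omega_a$. Let $T=G*vz$, tight with $\eta(T)=k-1$ by Lemma 1(b). It does not contain $y,v,z,v_1,v_2$, nor $y_1$, as $y_1\sim z$. Put $M=V(\Omega_a)\cup\{y_2,y_3\}$. Neighbors of $z\in\Omega_c$ lie in $\Omega_c\cup\{y,y_1,v_1,v\}$, and $N(v)=\{y,z,v_1,v_2\}$, so no vertex of $M$ is adjacent to $z$ or $v$, and $M\subseteq V(T)$. Neighbors of $M$ outside $M$ are among $y,v_1\notin T$; so $M$ is a union of components of $T$. Let $M'=V(T)\setminus M$. By (H1) and $s\ge0$, $G[M]$ and $G[M']$ are tight. With $m_1,m_2$ their $\eta$'s we have $m_1+m_2=k-1$, and $\tilde H_{k-2}(T)$ is spanned by joins $\zeta_M*\zeta_{M'}$ of classes in degrees $m_1-1,m_2-1$.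

Let $z_2\in N(z)\setminus\{v,y,y_1\}$. As $v_1\not\sim z$, we have $z_2\ne v_1$, and $z_2\in\Omega_c$. So $z_2\not\sim v$ ($t(vz)=1$), $z_2\not\sim v_1$ ($N(v_1)=\{v,y_1,y_2,y_3,\kappa\}$ contains no vertex of $\Omega_c$), $z_2\notin V(T)$, and $z_2$ has no neighbor in $M$. Also $N(v_1)\cap V(T)\subseteq M$. The graphs $G[M\cup\{v_1\}]$ and $G[M'\cup\{z_2\}]$ have $(D+2)m_i+1<|V(G)|$ vertices ($i=1,2$), so their $\eta$ is $\ge m_i+1$. By (H3), $\zeta_M$ may be chosen avoiding $N(v_1)$ and $\zeta_{M'}$ avoiding $N(z_2)$. By (H4) every class of $\tilde H_{k-1}(G)$ is represented by $(z-v)*\zeta$ with $\zeta$ a cycle of $I(T)$, and so with $\zeta$ avoiding $N(v),N(z),N(v_1),N(z_2)$ and the vertices $v,z,v_1,z_2$. As $v\not\sim z_2\not\sim v_1\not\sim z$, it equals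
$$\partial\big(([v,z_2]+[z_2,v_1]+[v_1,z])*\zeta\big).$$
So $\tilde H_{k-1}(G)=0$, a contradiction. Hence $y_1,y_2\not\sim v_1$.

**Step 5: the structure.** We now read off the claim. For $i=1,2$ the pair $(y_i,v_1)$ gives $\mathrm{out}(y_i)\ge6-3=3$, so $|N(y_i)\cap R|\le2$, and this set contains $y$. So not both $T_1,T_2$ and not both $T_2,T_3$ are triangles. Hence exactly $T_1,T_3$ are, and $\tau(y)=3$. Then $\mathrm{out}(y_1),\mathrm{out}(y_2)\le3$, so equality holds: $d(y_1)=d(y_2)=5$, $N(y_1)\cap R=\{y,z\}$, $N(y_2)\cap R=\{y,y_3\}$. We have $y_3\not\sim z$, as $t(yz)\le2$ and $v,y_1$ are common neighbors. Suppose $y_3\sim v_2$. In the tight graph $G*vz$ the vertex $y_3$ is present and has lost $y,v_1,v_2$, so it has degree $\le2$; its neighbor $y_2$ is present, as $y_2\not\sim z,v$, and has lost $y$, so it has degree $\le4$. This contradicts Lemma 2(c). So $y_3\not\sim v_2$. Now $\mathrm{out}(y_3)\le2$ ($y,y_2,v_1$) and $\mathrm{out}(v_2)\le4$ force equality in (2): $d(y_3)=5$ and $N(y_3)\cap R=\{y,y_2,v_1\}$. $\square$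

In the situation of Claim C call $(v,y)$ a *$\gamma$-pair*, $y$ its *center*, and $\Theta=yy_2y_3$ its face. The picture at the center: going around $y$ one meets the triangle $vyz$, the triangle $T_1$, the nontriangular $T_2$, the triangle $\Theta=T_3$, and the 4-face $F_y$. So the faces at $y$ across $yy_2$ and $yy_3$ are nontriangular. Since $z,y_1,y_2,y_3$ are 5-vertices, $v$ is the only 4-neighbor of $y$, and a center belongs to only one $\gamma$-pair. Claim C is also applied with the roles of $y$ and $z$ exchanged by reflection.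

**Claim D.** For a $\gamma$-pair let $\Phi$ be the face at $y_2y_3$ other than $\Theta$. One of the following holds: (i) $\tau(y_3)=1$; (ii) $\Phi$ is a triangle and $\tau(y_3)=2$; (iii) $\Phi$ is not a triangle, $\tau(y_3)=2$, $\tau(y_2)\le2$; (iv) $\tau(y_3)=3$, $\tau(y_2)=1$.

*Proof.* **Step 1: degrees in a tight graph.** Let $N(y_3)$ in order be $y,v_1,\kappa_1,\kappa_2,y_2$ and $N(y_2)$ in order $y,y_3,p_1,p_2,p_3$. So $\Phi$ is between $\kappa_2,y_2$ at $y_3$ and between $y_3,p_1$ at $y_2$, and the face between $p_3,y$ at $y_2$ is $T_2$. Let $T=G*vz$, tight. By Claim C, $y_2,y_3\in T$, $y,v_1\notin T$, and $\kappa_i\notin R$, so $\kappa_i\not\sim v$. If some $\kappa_i\sim z$, then $y_3$ has degree $\le2$ in $T$ with a neighbor $y_2$ of degree $\le4$, contradicting Lemma 2(c). So $d_T(y_3)=3$, and $d_T(y_2)\le4$. Let $f=y_2y_3$.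

**Step 2: $T-f$ tight gives (i) or (ii).** In $T-f$ the vertex $y_3$ has degree 2, so $\kappa_1,\kappa_2$ are nonadjacent and have degree 5 in $T-f$, hence no neighbor outside $T$. So $(v_1,y_3,\kappa_1)$ and $(\kappa_1,y_3,\kappa_2)$ are nontriangular, as is $F_y$. We are in case (ii) or (i) according to whether $\Phi$ is a triangle. Note that if $\Phi$ is a triangle, then $\kappa_2=p_1$ and $L_T(f)\le3+4-1=6=D+1$, so $T-f$ is tight by Lemma 2(b).

**Step 3: $T-f$ not tight; a rewiring inequality inside $T$.** By Step 2, $\Phi$ is not a triangle. Since $L_T(f)\le7=D+2$, Lemma 2(d) gives $\eta(T-f)>\eta(T)$ and $L_T(f)=7$. So $d_T(y_2)=4$, and $y_2,y_3$ have no common neighbor in $T$. Lemma 3 applies to $T$ and $f$, since $s(T)+L_T(f)=7=D+2$. With $R_f=\{y_2,y_3,\kappa_1,\kappa_2,p_1,p_2,p_3\}$, seven vertices of $T$, and $\mathrm{out}(\cdot)=|N_T(\cdot)\setminus R_f|$: $\kappa_i\not\sim p_j$ implies $\mathrm{out}(\kappa_i)+\mathrm{out}(p_j)\ge6$. The triangular faces at $y_3$ are $\Theta$ and possibly $(v_1,y_3,\kappa_1)$ and $(\kappa_1,y_3,\kappa_2)$.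

**Step 4: both of these are triangles; we get (iv).** Now $\tau(y_3)=3$, and $\mathrm{out}(\kappa_1)\le2$, since $y_3,\kappa_2\in R_f$ and $v_1\notin T$. If some $p_j\sim\kappa_1$, then $\mathrm{out}(\kappa_1)\le1$, and then all $p_j\sim\kappa_1$ (else $\mathrm{out}(p_j)\ge5$ and $d(p_j)\ge6$). So $\kappa_1$ is adjacent to $y_3,\kappa_2,v_1,p_1,p_2,p_3$ and $d(\kappa_1)\ge6$, a contradiction. So no $p_j$ is adjacent to $\kappa_1$, and $\mathrm{out}(p_j)\ge4$ for all $j$; with $y_2$ this is all of $N(p_j)$, so the $p_j$ are pairwise nonadjacent. As $\Phi,T_2$ are nontriangular, $\tau(y_2)=1$.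

**Step 5: exactly one is a triangle; we get (iii).** Now $\tau(y_3)=2$ and $\mathrm{out}(\kappa_1)\le3$ ($y_3$ is in $R_f$, and one further neighbor is $v_1\notin T$ or $\kappa_2\in R_f$). Suppose $\tau(y_2)\ge3$. As $\Phi,T_2$ are nontriangular, $(p_1,y_2,p_2)$ and $(p_2,y_2,p_3)$ are triangular faces. $\mathrm{out}(p_2)\le2$ ($y_2,p_1,p_3$), so $p_2\sim\kappa_1$. Then $\mathrm{out}(\kappa_1)\le2$, and $\mathrm{out}(p_1),\mathrm{out}(p_3)\le3$ give $p_1,p_3\sim\kappa_1$. So $N(\kappa_1)=\{y_3,\xi,p_1,p_2,p_3\}$ with $\xi\in\{v_1,\kappa_2\}$, $\xi\sim y_3$. Let $C=(y_2,p_1,\kappa_1,p_2)$ and let $X$ be its side containing the corner $(p_1,y_2,p_2)$. By (SP), $y_2$ has no neighbor in $X$ and $y_3,p_3,y$ are in the other side; $\xi$ is not on $C$ and is adjacent to $y_3$, so it is in the other side. So $y_2,\kappa_1$ have no neighbors in $X$, and by (3C) $X$ has no vertices. The same argument, with $p_1$ and $p_3$ exchanged, shows that the side $X'$ of $(y_2,p_2,\kappa_1,p_3)$ at the corner $(p_2,y_2,p_3)$ has no vertices. $X$ and $X'$ lie on opposite sides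 of the path $y_2p_2\kappa_1$ at $p_2$ and together contain all edges at $p_2$ other than $p_2y_2,p_2\kappa_1$. So $N(p_2)=\{y_2,p_1,\kappa_1,p_3\}$, and $t(y_2p_2)\ge2$ with $d(p_2)=4$, a contradiction. So $\tau(y_2)\le2$.

**Step 6: none is a triangle.** Then $\tau(y_3)=1$, case (i). $\square$

**Claim E.** Let $u$ be a 3-vertex, $N(u)=\{a,b,c\}$; $\varphi$ the number of 4-faces at $u$, and $\varphi_a$ the number of 4-faces at the edge $ua$, etc.
(1) If $\varphi_a\ge1$: $\tau(a)\le2$ and $u$ is the only 3-neighbor of $a$.
(2) If $\varphi_a=2$: $\tau(a)\le1$.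
(3) If $\varphi=2$, $\varphi_b=1$ and $\tau(b)=2$, then the two triangular faces at $b$ share no edge and contain no 4-vertex.

*Proof.* **Step 1: no two 3-vertices $u,u'$ have the same neighborhood.** Otherwise, in each of the three regions between the paths $uau'$, $ubu'$, $ucu'$ only two boundary vertices could have neighbors, so by (3C) the regions have no vertices, giving $|V(G)|=5$, but $|V(G)|\ge8$. Recall that $a,b,c$ are pairwise nonadjacent 5-vertices, and $L=8$, $t=0$ on the edges at $u$.

**Step 2: triangles at $a$.** Let $f_{ab}=(u,a,x,b)$ and $N(a)$ in order $u,x,p_1,p_2,p_3$. Use RW at $ua$, $R=\{a,b,c,u,x,p_1,p_2,p_3\}$; $\mathrm{out}(b)\le3$ ($u,x$). Faces at $ua$ are not triangles. Let $B=\{i:p_i\sim b\}$. If $B\ne\emptyset$, then $\mathrm{out}(b)\le2$, so for $i\notin B$ we have $\mathrm{out}(p_i)\ge4$ and $N(p_i)\cap R=\{a\}$.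

*$|B|\ge2$ is impossible.* Here $\mathrm{out}(b)\le1$, so $|B|=3$, else some $\mathrm{out}(p_i)\ge5$ and $d(p_i)\ge6$. So $N(a)=N(b)$. Let $\Omega$ be the side of $(a,x,b,p_1)$ containing the corner $(x,a,p_1)$. By (SP) $a$ has no neighbors in $\Omega$ and $u,p_2,p_3$ are in the other side, so $b$ has none in $\Omega$ either; by (3C) $\Omega$ has no vertices. The face $f_{ab}\ni u$ lies in the other side and has corner $(a,x,b)$, so $x$ has no neighbors in that side. So $N(x)\subseteq\{a,b,p_1\}$: a 3-vertex in the triangle $xap_1$, a contradiction.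

*$|B|=1$.* The two $p_i$ with $i\notin B$ lie on no triangular face at $a$, so only $(x,a,p_1)$ can be a triangular face, and $\tau(a)\le1$.

*$B=\emptyset$.* Then $\mathrm{out}(p_i)\ge3$, so $|N(p_i)\cap R|\le2$, including $a$. So of $(x,a,p_1),(p_1,a,p_2),(p_2,a,p_3)$ no two sharing an edge are triangles. Hence $\tau(a)\le2$, and if $\tau(a)=2$, the triangular faces are $(x,a,p_1)$ and $(p_2,a,p_3)$.

**Step 3: 3-neighbors, proving (1).** A $p_i\not\sim b$ has $\mathrm{out}(p_i)\ge3$, so $d(p_i)\ge4$. Let $w\in\{x,p_1,p_2,p_3\}$ with $w\sim b$. If $w\not\sim c$, RW with $q=c$ ($\mathrm{out}(c)\le4$) gives $\mathrm{out}(w)\ge2$, and with $a,b$ we get $d(w)\ge4$. If $w\sim c$ and $d(w)=3$, then $N(w)=N(u)$, contradicting Step 1.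

**Step 4: (2).** Let also $f_{ac}=(u,a,p_3,c)$ and suppose $\tau(a)=2$. By Step 2 applied to $b$ and, reflected, to $c$: no vertex of $\{x,p_1,p_2\}$ is adjacent to $c$, and $(x,a,p_1)$ is a triangle. RW at $ua$ with $q=c$ ($\mathrm{out}(c)\le3$: $u,p_3$) and $p=x$ gives $\mathrm{out}(x)\ge3$. But $a,b,p_1\in N(x)\cap R$, so $d(x)\ge6$, a contradiction.

**Step 5: (3).** Let $f_{ab}=(u,a,x,b)$ be the 4-face at $ub$. The other 4-face at $u$ is then $f_{ac}=(u,a,x',c)$, and $x'\ne x$ as $d(a)\ne2$. By Step 2 with $a,b$ interchanged and $\tau(b)=2$: $N(b)$ in order is $u,x,p_1',p_2',p_3'$, $p_i'\not\sim a$, and the triangular faces are $(x,b,p_1')$ and $(p_2',b,p_3')$, sharing no edge. With $R'=N(u)\cup N(b)$ we have $\mathrm{out}(p_i')\ge3$ and $|N(p_i')\cap R'|\ge2$, so $d(p_i')=5$. It remains to show $d(x)=5$. We have $N(x)\supseteq\{a,b,p_1'\}$. If $x\not\sim c$, RW at $ub$ with $q=c$ ($\mathrm{out}(c)\le4$) gives $\mathrm{out}(x)\ge2$, so $d(x)=5$. If $x\sim c$, let $\Omega$ be the side of $(u,a,x,c)$ not containing $b$. As the third neighbor $b$ of $u$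 is on the other side, the face $f_{ac}$ with corner $(a,u,c)$ lies in $\Omega$, and $x'\in\Omega$. The vertex $u$ has no neighbor in $\Omega$; by (3C) each of $a,x,c$ has one. The vertex $p_1'\sim b$ is not on the cycle ($a,c\not\sim b$), so $p_1'\notin\Omega$. So $x$ has the neighbors $a,b,c,p_1'$ and one in $\Omega$: $d(x)=5$. $\square$

## 14. Discharging for $D=5$

In the rules Q1–Q3, "$(x,\Theta)$ gives" means that $x$ gives on account of the triangular face $\Theta\ni x$.

- **Q0.** Every $\ell$-face with $\ell\ge5$ gives its *share* $3(\ell-4)/\ell$ to each of its vertices. The share is $\ge\frac35$, and $\ge1$ if $\ell\ge6$.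
- **Q1.** A $5^4$-vertex $u$ gets $\frac12$ from $(n_2,un_2n_3)$ and $\frac12$ from $(n_4,un_3n_4)$. A $5^5$-vertex gets $\frac12$ from $(n_i,un_in_{i+1})$, $i=1,2,3,4$ (any fixed cyclic labeling).
- **Q2.** Let $v$ be a 4-vertex. If $\tau(v)=2$: for each nontriangular face $f$ at $v$ of length 4 or 5, with $f$-neighbors $y,v_1$ of $v$, $v$ gets $\frac12$ from each of $y,v_1$, on account of the triangular face containing $v$ and that neighbor. If $\tau(v)=1$ with triangular face $vyz$: for each $w\in\{y,z\}$ such that the other face at $vw$ is a 4-face and $\tau(w)\le2$, $v$ gets $\frac12$ from $(w,vyz)$.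
- **Q3.** For each $\gamma$-pair $(v,y)$, $v$ gets $\frac12$: in cases (i), (ii) of Claim D from $(y_3,\Theta)$; in case (iii) $\frac14$ from $(y_3,\Theta)$ and $\frac14$ from $(y_2,\Theta)$; in case (iv) from $(y_2,\Theta)$. (The four cases are mutually exclusive.)
- **Q4.** A 3-vertex $u$ gets from each neighbor $a$: $1$ if $\varphi_a=2$; $\frac7{10}$ if $\varphi=2$, $\varphi_a=1$; $\frac35$ otherwise.

All givers in Q1–Q4 are 5-vertices, and givers in Q1–Q3 have $\tau\le2$ by Claims A, B, D and the definition of Q2. All faces end at $0$.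

**Step 1: receivers get what they need.** *3-vertices* need $3$, and all faces at them are $4^+$-faces. If $\varphi=3$, they get $3\cdot1$. If $\varphi=2$, the two 4-faces share one edge at $u$, and $u$ gets $1+\frac7{10}+\frac7{10}$ plus its own share $\ge\frac35$, together $\ge3$. If $\varphi=1$: $3\cdot\frac35$ plus own shares $\ge2\cdot\frac35$. If $\varphi=0$: at least $3\cdot\frac35+3\cdot\frac35$.

*4-vertices* need $\tau$. If $\tau=2$: for each of the two nontriangular faces $f$ at $v$, own share $\ge1$ if $f$ has length $\ge6$, otherwise $\frac12+\frac12$ by Q2; total $\ge2$. If $\tau=1$: $v$ gets at least $\frac12$ for each $w\in\{y,z\}$. Namely, if the other face at $vw$ has length $\ge5$, there is an own share $\ge\frac35$ (these faces are different for $y$ and $z$); if it is a 4-face, Q2 applies if $\tau(w)\le2$, and Q3 if $\tau(w)\ge3$, by Claim C. Total $\ge1$.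

*A $5^4$-vertex* ($\mu=-1$) gets $1$ and *a $5^5$-vertex* ($\mu=-2$) gets $2$. They give nothing: givers in Q1–Q3 have $\tau\le2$, and all their edges lie on triangles, so they have no 3-neighbors.

**Step 2: gifts $(x,\Theta)$ of different kinds do not meet.** Faces in Q2 contain a 4-vertex; faces in Q1 and Q3 consist of 5-vertices. For Q1 versus Q3, let $(x,\Theta)$ give in Q1 to $u\in\Theta$ and in Q3 for a $\gamma$-pair with center $y$. By Claim A $\tau(x)=2$, so we are in case (ii) with $x=y_3$, or in case (iii). As $\tau(y)=3$ and $\tau(u)\ge4$, $u$ is the vertex of $\{y_2,y_3\}\setminus\{x\}$. In case (iii) $\tau(y_2),\tau(y_3)\le2$, a contradiction. In case (ii), $u=y_2$. It has the nontriangular face $T_2$, so it is $5^4$, and by Q1 the third vertex $y$ of $\Theta$ is $n_3(u)$. So both faces at $y_2y$ are triangles; but $T_2$ is not. Contradiction.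

**Step 3: multiplicity.** We show: *if $\tau(x)=2$, then $(x,\Theta)$ gives at most $\frac12$ in total, and in Q3 for at most one $\gamma$-pair; if $\tau(x)=1$, it gives at most $1$.*

Q2: a triangle has at most one 4-vertex, and this takes at most $\frac12$ from a given $(x,\Theta)$, since each edge of a 4-vertex with $\tau=2$ lies on exactly one nontriangular face. Q1: each $u$ takes at most $\frac12$ from $(x,\Theta)$. If $u\ne u'$ both took from $(x,\Theta)$, then by Claim A both triangular faces at $x$ would contain the edges $xu$ and $xu'$, so two faces would have the boundary $xuu'$, impossible.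

Q3: different $\gamma$-pairs have different centers. Suppose $\gamma$-pairs with centers $y\ne y'$ have the same face $\Theta=yy_2y_3$ (notation for $y$). Then $\tau(y')=3$, and the faces across both edges of $\Theta$ at $y'$ are nontriangular. If $y'=y_3$: $\tau(y_3)=3$, so case (iv) holds for $y$ and $\tau(y_2)=1$. For both pairs the only giver is $y_2$, as the centers have $\tau=3$ and givers have $\tau\le2$. If $y'=y_2$: $\Phi$ is nontriangular and $\tau(y_2)=3$, so for $y$ cases (ii), (iii), (iv) are excluded and case (i) holds: $\tau(y_3)=1$, and for both pairs the only giver is $y_3$. In both cases the giver has $\tau=1$, and it is the third vertex of $\Theta$, so there is no third center; it gives at most $2\cdot\frac12$. With Step 2, the statement follows.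

**Step 4: gifts to 3-vertices.** We separate what a 5-vertex $a$ with a 3-neighbor pays from its shares and what it pays from $\mu(a)$. If $\varphi_a\ge1$ for a 3-neighbor $u$, then $u$ is the only 3-neighbor of $a$ by Claim E(1). If $\varphi_a=1$, $a$ has a share $\ge\frac35$ from the $5^+$-face at $ua$. So from $\mu(a)$ it pays at most $\frac1{10}$ if $\varphi_a=1$, and this only if $\varphi=2$; and at most $1$ if $\varphi_a=2$, and then $\tau(a)\le1$ by Claim E(2). If $a$ has $\nu$ 3-neighbors, all with $\varphi_a=0$, it pays $\frac35\nu$. It lies on at least $\nu$ faces of length $\ge5$ at these edges, since each edge is on two faces and each face at $a$ has two edges at $a$. So its shares, at least $\frac35\nu$, pay for all.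

**Step 5: balance of a 5-vertex $x$.** If $\tau=0$: $\mu=3$, there are no gifts by Q1–Q3, and $x$ pays at most $1$ from $\mu$. If $\tau=1$: $\mu=2$, and it pays at most $1+1$. If $\tau=2$: $\mu=1$. If it pays nothing from $\mu$ to a 3-vertex, it pays at most $\frac12+\frac12$. Otherwise it pays $\frac1{10}$ to a 3-vertex, as paying $1$ requires $\tau\le1$, and Claim E(3) applies with $b=x$: its two triangular faces share no edge and contain no 4-vertex. So it gives nothing by Q2; nothing by Q1, where both triangular faces contain the edge $xu$ (Claim A); nothing by Q3 (i), (iv), where the givers have $\tau=1$; and nothing by Q3 (ii), where $\Theta,\Phi$ share the edge $y_2y_3$. What remains is Q3 (iii), for at most one $\gamma$-pair on each of its two triangular faces. So it pays at most $\frac14+\frac14+\frac1{10}<1$. If $\tau=3$: $\mu=0$; it gives nothing by Q1–Q3, and nothing from $\mu$ to 3-vertices, as $\varphi_a\ge1$ implies $\tau(a)\le2$. The case $\tau\ge4$ is in Step 1.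

So all final charges are $\ge0$, contradicting the total $-24$. This excludes $D=5$.

The remaining values of $D$ were excluded before: $D\le2$ by Lemma 1(b), $D=3$ in Section 9, $D\ge7$, $D=6$, $D=4$ in Sections 10, 11, 12. So no minimal counterexample exists and Theorem 2 holds. By Section 4 Theorem 1 holds, and with it the conjecture. $\blacksquare$
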